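\title{Reducible monodromy in Lefschetz fibrations on complex ball quotients}

\begin{abstract}
Let $f:X\to B$ be a holomorphic Lefschetz fibration on a compact quotient of the complex $2$-ball, with base of positive genus. A conjecture of Baykur, Stipsicz and Szab\'o predicts that the monodromy along every loop with nontrivial image in $\pi_1(B)$ is pseudo-Anosov. We show that this is false: there are such fibrations over elliptic curves in which the monodromy along such a loop fixes a nonseparating vanishing cycle. The fibration is a rational linear combination of translates of one holomorphic function on the ball, chosen to approximate $e^x-x+z^2$ along the axis of a loxodromic element. We also prove what remains true, namely that the monodromy has infinite order and that every curve fixed by one of its powers is null-homotopic in $X$, and we show that counterexamples pass to finite coverings.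
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $\mathbb B^2\subset\mathbb C^2$ be the unit ball. A \emph{compact complex ball quotient} is a compact complex surface $X=\mathbb B^2/\Gamma$, where $\Gamma\subset PU(2,1)$ is a torsion-free cocompact lattice. A \emph{holomorphic Lefschetz fibration} is a surjective holomorphic map $f:X\to B$ onto a closed Riemann surface whose critical points are isolated and at each of which $f$ has the form $(z_1,z_2)\mapsto z_1^2+z_2^2$ in local holomorphic coordinates. Let $B^\circ\subset B$ be the complement of the finitely many critical values. Over $B^\circ$ the map $f$ is a fiber bundle. If its fibers are connected of genus $g$, we identify the fiber over a base point with the closed oriented surface $\Sigma_g$ and obtain the \emph{monodromy}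
\[
\mu:\pi_1(B^\circ)\to\operatorname{Mod}(\Sigma_g)
\]
with values in the mapping class group. A simple closed curve on $\Sigma_g$ is \emph{essential} if it is not null-homotopic, and an \emph{essential multicurve} is a finite collection of disjoint, pairwise nonisotopic essential simple closed curves. A mapping class is \emph{periodic} if some positive power of it is the identity, \emph{reducible} if some positive power of it fixes a nonempty essential multicurve up to isotopy, and \emph{pseudo-Anosov} if it is neither. We say that $\gamma\in\pi_1(B^\circ)$ has nontrivial image in $\pi_1(B)$ if it is not in the kernel of the homomorphism induced by the inclusion $B^\circ\hookrightarrow B$.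

\medskip
\noindent\textbf{Conjecture} (\cite{BSS})\textbf{.} \emph{Let $f:X\to B$ be a holomorphic Lefschetz fibration on a compact complex ball quotient, with connected fibers of genus $g\ge2$ and closed base $B$ of positive genus. If $\gamma\in\pi_1(B^\circ)$ has nontrivial image in $\pi_1(B)$, then $\mu(\gamma)$ is pseudo-Anosov.}
\medskip

Some condition on $\gamma$ is needed. The monodromy along a small loop around a critical value is a product of Dehn twists about disjoint curves, the vanishing cycles; it fixes these curves, and it is trivial if none of them is essential, so it is never pseudo-Anosov. Such a loop dies in $\pi_1(B)$. For a loop $\gamma$ that survives, negative curvature speaks in favor of the Conjecture. If $\mu(\gamma)$ fixes an oriented curve $c$, then sweeping $c$ along $\gamma$ maps a torus to $X$. The group $\Gamma$ contains no copy of $\mathbb Z^2$, so some direction on the torus must degenerate, and since the direction of $\gamma$ is seen in $\pi_1(B)$, it is $c$ that must die in $\pi_1(X)$. This argument gives the following theorem.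

\begin{theorem}\label{thm:true}
Let $f:X\to B$ be as in the Conjecture and let $\gamma\in\pi_1(B^\circ)$ have nontrivial image in $\pi_1(B)$. Then $\mu(\gamma)$ has infinite order, and every closed curve on $\Sigma_g$ whose free homotopy class, up to orientation, is fixed by a positive power of $\mu(\gamma)$ is null-homotopic in $X$. Consequently $\mu(\gamma)$ is pseudo-Anosov unless some positive power of it fixes a nonempty essential multicurve all of whose components are null-homotopic in $X$.
\end{theorem}

If $f$ has no critical points, then $\pi_1(\Sigma_g)\to\pi_1(X)$ is injective because $\pi_2(B)=0$, and Theorem~\ref{thm:true} gives the Conjecture. In the presence of critical points the vanishing cycles do die in $\pi_1(X)$, and the question becomes whether such a curve can return to itself along a loop that goes around $B$. Our main result is that it can, so the exception in Theorem~\ref{thm:true} occurs. The construction works for the following class of lattices. Recall that a CM field is a totally imaginary quadratic extension of a totally real number field.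

\medskip
\noindent\textbf{Hypothesis (H).} \emph{$K\subset\mathbb C$ is a CM field with ring of integers $\mathcal O_K$ and maximal real subfield $K^+\subset\mathbb R$. $H$ is a Hermitian form on $K^3$, of signature $(2,1)$ over $\mathbb C$, such that the image of $U(H,\mathcal O_K)$ in $PU(H)\cong PU(2,1)$ is a cocompact lattice. $\Gamma\subset PU(H)$ is a torsion-free subgroup commensurable with that image, and $\mathbb B^2/\Gamma$ has a nonconstant holomorphic map to an elliptic curve.}
\medskip

\begin{theorem}\label{thm:main}
The Conjecture is false. There are a compact complex ball quotient $X_1$, an elliptic curve $B$, a holomorphic Lefschetz fibration $f:X_1\to B$ with connected fibers of genus $g\ge2$, and an element $\gamma\in\pi_1(B^\circ)$ with nontrivial image in $\pi_1(B)$, such that $\mu(\gamma)$ fixes the isotopy class of a nonseparating vanishing cycle. In particular $\mu(\gamma)$ is reducible and not pseudo-Anosov. Such an $X_1$ occurs in the commensurability class of every lattice satisfying \textup{(H)}, and the Cartwright--Steger lattice satisfies \textup{(H)}.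
\end{theorem}

The last assertion rests on the one arithmetic fact that we take from the literature \cite{CS,CKY}; see Section~\ref{sec:arith}.

\begin{theorem}\label{thm:cover}
If $f:X\to B$ violates the Conjecture, then for every finite unramified connected covering $\pi:X_2\to X$ the map $f_2$ in the Stein factorization $X_2\xrightarrow{f_2}B_2\to B$ of $f\circ\pi$ also violates it. In particular, there are counterexamples with $\chi(X)$ arbitrarily large.
\end{theorem}

\subsection*{The idea of the construction}
A map from $\mathbb B^2/\Gamma_1$ to an elliptic curve $\mathbb C/\Lambda_1$ lifts to a function $\tilde f:\mathbb B^2\to\mathbb C$ that changes by periods in $\Lambda_1$ under $\Gamma_1$. Suppose that $q$ is a critical point of $\tilde f$, that $\sigma\in\Gamma_1$ has nonzero period, and that along some path from near $\tilde f(q)$ to near $\tilde f(\sigma q)$ the vanishing cycle of $q$ is transported to the vanishing cycle of $\sigma q$. In the quotient the path closes up to a loop that is nontrivial in $\pi_1(\mathbb C/\Lambda_1)$, the two critical points become one, and the monodromy fixes the vanishing cycle.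

Two critical points can be linked in this way when their vanishing cycles meet once in some fiber (Section~\ref{sec:transport}). We therefore look for a chain $q=q_0,q_1,\dots,q_n=\sigma q$ in which consecutive points are linked. The function $e^x-x+z^2$ on $\mathbb C^2$ has an infinite periodic chain of this kind, and each link survives small perturbations on a compact window (Section~\ref{sec:model}). It remains to find this function in a ball quotient. Hypothesis (H) supplies one function $F$ on the ball with periods in a lattice, together with a dense group $G_K$ of isometries commensurating $\Gamma$; every finite rational linear combination of translates $F\circ b$, $b\in G_K$, again has discrete periods on a finite-index subgroup (Section~\ref{sec:arith}). Fourier analysis along the axis of a loxodromic element (Section~\ref{sec:fourier}) shows that these combinations approximate the model on a tube around the axis (Section~\ref{sec:realize}). A generic perturbation gives a Lefschetz fibration (Section~\ref{sec:fibration}), in which we follow the chain (Section~\ref{sec:chain}). Theorems~\ref{thm:true} and~\ref{thm:cover} are proved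 in Sections~\ref{sec:true} and~\ref{sec:cover}.

\section{Curves fixed by the monodromy}\label{sec:true}

We use two elementary properties of a torsion-free cocompact lattice $\Gamma\subset PU(2,1)$ and of the ball.

\begin{itemize}
\item[(B1)] \emph{Every $\sigma\in\Gamma\setminus\{1\}$ is loxodromic}: it fixes exactly two points of $\partial\mathbb B^2$ and translates along the geodesic joining them, its \emph{axis}. Indeed, an isometry is elliptic, parabolic or loxodromic. Point stabilizers in $\Gamma$ are finite, hence trivial, which excludes elliptic elements. The displacement $d(x,\sigma x)$ is at least twice the injectivity radius of the compact quotient, whereas a parabolic element moves suitable points arbitrarily little.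
\item[(B2)] \emph{Every holomorphic map to $\mathbb B^2$ from $\mathbb C$ or from a compact connected Riemann surface is constant}, by Liouville's theorem and the maximum principle.
\end{itemize}

\begin{lemma}\label{lem:centralizer}
The centralizer in $\Gamma$ of an element $\sigma\ne1$ is infinite cyclic.
\end{lemma}

\begin{proof}
An element commuting with $\sigma$ preserves the fixed point set of $\sigma$ in $\partial\mathbb B^2$, hence the axis of $\sigma$, which is isometric to $\mathbb R$. As $\Gamma$ acts freely, the centralizer acts on the axis by translations, and the resulting homomorphism to $\mathbb R$ is injective. As $\Gamma$ acts properly discontinuously, the image is discrete. It is nonzero because it contains the translation by $\sigma$.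
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:true}]
Let $\Gamma=\pi_1(X)$, let $X^\circ=f^{-1}(B^\circ)$, and let $\Sigma$ be the fiber over the base point. Since $B$ has positive genus, $\pi_2(B^\circ)=0$ and $\pi_1(B)$ is torsion-free. The first fact gives the exact sequence
\[
1\to\pi_1(\Sigma)\to\pi_1(X^\circ)\to\pi_1(B^\circ)\to1 .
\]
Let $t\in\pi_1(X^\circ)$ be a lift of $\gamma$. Conjugation by $t$ is an automorphism of $\pi_1(\Sigma)$ whose outer class is the one induced by $\mu(\gamma)$ or by $\mu(\gamma)^{-1}$, depending on conventions; the two have the same fixed classes.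

Suppose that $\mu(\gamma)^n$, $n\ge1$, fixes up to orientation the free homotopy class represented by $a\in\pi_1(\Sigma)$. Then $t^nat^{-n}=ya^{\pm1}y^{-1}$ for some $y\in\pi_1(\Sigma)$. Hence $t'=y^{-1}t^n$ satisfies $t'at'^{-1}=a^{\pm1}$, and $t'^2$ commutes with $a$. Let $\bar a,\bar t\in\Gamma$ be the images of $a$ and $t'^2$. The element $f_*\bar t\in\pi_1(B)$ is the $2n$-th power of the image of $\gamma$, so it has infinite order; this is where the hypothesis on $\gamma$ enters. Suppose $\bar a\ne1$. By Lemma~\ref{lem:centralizer}, $\bar a=c^q$ and $\bar t=c^p$ for a generator $c$ of the centralizer of $\bar a$ and integers $p,q\neq0$, so $\bar a^{\,p}=\bar t^{\,q}$. But $f_*\bar a=1$, because $a$ lies in a fiber, while $(f_*\bar t)^q\ne1$. Thus $\bar a=1$.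

If $\mu(\gamma)$ had finite order, this would apply to every $a\in\pi_1(\Sigma)$. The inclusion $\Sigma\hookrightarrow X$ would then lift to $\mathbb B^2$, against (B2). Finally, if $\mu(\gamma)$ is not pseudo-Anosov, then, having infinite order, it is reducible. A positive power fixes a nonempty essential multicurve, a further power fixes each of its finitely many components, and these are null-homotopic in $X$ by the first part.
\end{proof}

\section{Transport of vanishing cycles}\label{sec:transport}

\subsection*{Transport}
Let $\phi:W\to Q$ be a proper submersion from a manifold $W$, possibly with boundary, such that $\phi|_{\partial W}$ is also a submersion. By Ehresmann's theorem $\phi$ is a locally trivial fiber bundle. A path in $Q$ from $s$ to $s'$ determines a diffeomorphism $\phi^{-1}(s)\to\phi^{-1}(s')$, the \emph{transport}, computed by any Ehresmann connection tangent to $\partial W$. Up to isotopy it depends only on the homotopy class of the path relative to its endpoints. The monodromy $\mu(\gamma)$ is the transport along a loop representing $\gamma$, or its inverse. A change of base point conjugates $\mu$, so we may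 choose the base point freely.

Our fibers are compact oriented surfaces and our curves are unoriented. Freely homotopic simple closed curves in the interior of such a surface are isotopic. Trivializing the bundle along a path, we obtain:

\begin{itemize}
\item[(T)] \emph{If simple closed curves $c_s\subset\phi^{-1}(s)$ depend continuously on the point $s$ of a path, then transport along the path takes the initial curve to the final curve up to isotopy.}
\end{itemize}

\subsection*{Local vanishing cycles}
Let $q$ be a nondegenerate critical point of a holomorphic function $\Xi$ of two variables. By the Morse lemma there is a chart $(\zeta_1,\zeta_2)$ centered at $q$, onto a ball $|\zeta|<r$, with $\Xi=\Xi(q)+\zeta_1^2+\zeta_2^2$. Put $\xi_\pm=\zeta_1\pm i\zeta_2$, so that $\xi_+\xi_-=\zeta_1^2+\zeta_2^2$ and $|\xi_+|^2+|\xi_-|^2=2|\zeta|^2$. For $0<|s-\Xi(q)|<r^2$ the part of $\Xi^{-1}(s)$ in the chart is, in the coordinate $\xi_+$, the annulus $|\xi_+|^2+|s-\Xi(q)|^2|\xi_+|^{-2}<2r^2$. The \emph{local vanishing cycle} $\delta_q(s)$ is its core circle $|\xi_+|=|s-\Xi(q)|^{1/2}$. It depends continuously on $s$, so by (T) it is preserved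 by transport in a small punctured disc around $\Xi(q)$. For $s$ close to $\Xi(q)$ its isotopy class does not depend on the chart: shrink the second chart so that it lies in the first; for $s$ close to $\Xi(q)$ the core circle of the first chart lies in the annulus of the second, it is not null-homotopic there since it is not null-homotopic in the larger annulus, and a simple closed curve in an annulus that is not null-homotopic is isotopic to the core.

Suppose that, over a punctured disc around $\Xi(q)$, the function $\Xi$ is a bundle of compact surfaces and that $q$ is the only critical point in the central fiber. The Picard--Lefschetz theorem says that transport once around the puncture in the positive direction is the Dehn twist $T_\delta$ about $\delta=\delta_q(s)$, with a handedness that is the same for all critical points. On homology,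
\begin{equation}\label{eq:PL}
T_c(y)=y+\epsilon\,(c\cdot y)\,c ,
\end{equation}
where $\epsilon=\pm1$ depends only on conventions and $c$ is given either orientation.

\begin{lemma}\label{lem:torus}
Let $a,b$ be simple closed curves on a one-holed torus that cross exactly once. Then $T_aT_b(a)$ is isotopic to $b$.
\end{lemma}

\begin{proof}
On a one-holed torus a nonseparating simple closed curve is determined up to isotopy by its homology class up to sign. Orient the curves so that $a\cdot b=1$. By \eqref{eq:PL}, $T_b(a)=a-\epsilon b$, $T_a(a)=a$ and $T_a(b)=b+\epsilon a$, so $T_aT_b(a)=a-\epsilon(b+\epsilon a)=-\epsilon b$.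
\end{proof}

\begin{example}[one link]\label{ex:cubic}
Let $\Xi(x,z)=x^3-3x+z^2$, with critical points $p_0=(-1,0)$, $p_1=(1,0)$ and critical values $2$, $-2$. Restrict to $|x|\le3$ and $|s|<3$. Since $|s+3x|<27=|x^3|$ on $|x|=3$, all three roots of $x^3-3x=s$ lie in $|x|<3$. For $s\ne\pm2$ the fiber $\{z^2=s-x^3+3x,\ |x|\le 3\}$ is therefore a double cover of a disc branched at three points. It has Euler characteristic $2-3=-1$ and, three being odd, one boundary circle: it is a one-holed torus. For $-2<s<2$ the roots are real, with $x_1<-1<x_2<1<x_3$. Over $[x_1,x_2]$ we have $z^2\le0$, and the preimage of this segment is a circle $a_s$ on which $z\in i\mathbb R$. Over $[x_2,x_3]$ we have $z^2\ge0$, and the preimage is a circle $b_s$ on which $z\in\mathbb R$. The circles meet only at $(x_2,0)$, where $z$ is a coordinate on the fiber, so they cross there. As $s\to2$ the circle $a_s$ shrinks to $p_0$, and as $s\to-2$ the circle $b_s$ shrinks to $p_1$: they are the vanishing cycles, carried along the real segment.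

The straight path from near $2$ to near $-2$ takes $\delta_{p_0}$ to $a_s$, which is not $\delta_{p_1}=b_s$. A detour corrects this. Go from near $2$ to $0$; run a loop around $-2$, which acts by $T_b$; run a loop around $2$, which acts by $T_a$; go on to a point near $-2$. By Lemma~\ref{lem:torus} this path takes $\delta_{p_0}$ to $\delta_{p_1}$.
\end{example}

\section{The periodic model $e^x-x+z^2$}\label{sec:model}

To close up a chain of links we need a function that is invariant up to a nonzero additive constant under a translation. A linear term plus one exponential has this property. Let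
\[
E(x)=e^x-x,\qquad \Phi(x,z)=E(x)+z^2,\qquad\text{so that}\quad \Phi(x+2\pi ij,z)=\Phi(x,z)-2\pi ij\quad(j\in\mathbb Z).
\]
The critical points of $E$ are the points $2\pi ij$, with $E''=1$ and critical values $1-2\pi ij$. By periodicity it suffices to link $0$ to $2\pi i$. The fibers of $\Phi$ are not compact, and later we shall know our function only approximately and only on a compact set. So we cut out a compact window in which the picture is that of Example~\ref{ex:cubic}, and we prove that the link is stable. The first step is to find the analogue of the segment $[-2,2]$, which in the example is folded three times over the segment joining the critical values.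

\subsection*{An arc folded three times}
For $0\le y\le2\pi$ put
\[
s(y)=E(iy)=\cos y+i(\sin y-y).
\]
The imaginary part is strictly decreasing, so $s$ is injective and its image $I$ is an arc from $c_0=1$ to $c_1=1-2\pi i$. It is a graph over a segment of the imaginary axis, so it has empty interior and $\mathbb C\setminus I$ is connected. For $0<y<2\pi$ we have $\operatorname{Re}s(y)<1$, so $s(y)$ is not a critical value. A \emph{lift} is a continuous path $x(y)$ with $E(x(y))=s(y)$. As $E$ is a local homeomorphism at every point over the interior of $I$, two lifts on $[0,2\pi]$ that agree at one $y\in(0,2\pi)$ agree everywhere.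

\begin{lemma}\label{lem:arc}
There are lifts $x_1,x_2,x_3$ on $[0,2\pi]$, with $x_2(y)=iy$, such that $x_1(0)=x_2(0)=0$, $x_2(2\pi)=x_3(2\pi)=2\pi i$, and $x_k(y)\ne x_l(y)$ for $k\ne l$ in all other cases. The union $J$ of their images is an arc, it is open in $E^{-1}(I)$, and the only critical points of $E$ on $J$ are $0$ and $2\pi i$.
\end{lemma}

\begin{proof}
\emph{The lift $x_1$.} Near $0$ we have $E=1+\xi^2$ for a local coordinate $\xi$. For small $y$ define $x_1(y)$ by $\xi(x_1(y))=-\xi(iy)$. Let $[0,y_0)$ be an interval on which this lift is defined. From $E'(x)=E(x)+x-1$ and the boundedness of $I$ we get $|E'(x_1)|\ge1$ whenever $|x_1|$ exceeds some constant $r_0$, and then $|dx_1/dy|=|s'(y)|/|E'(x_1)|\le|e^{iy}-1|\le2$. So $x_1$ stays bounded on $[0,y_0)$. Its set of limit points as $y\to y_0$ is a decreasing intersection of compact connected sets, hence connected, and it lies in the discrete set $E^{-1}(s(y_0))$. So $x_1(y)$ converges. If $y_0<2\pi$, the limit is not critical and a local inverse of $E$ extends the lift beyond $y_0$. Thus $x_1$ is defined on $[0,2\pi]$. It differs from $x_2$ for small $y>0$, hence for all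 $y\in(0,2\pi)$.

\emph{The endpoint $x_1(2\pi)$ is not $2\pi i$.} Otherwise the images of $x_1$ and $x_2$ form a Jordan curve, since points with different parameters $y$ have different images under $E$. Let $\mathcal G$ be its interior. The set $E(\mathcal G)$ is open and bounded, and its boundary lies in $E(\partial\mathcal G)=I$. So $E(\mathcal G)\setminus I$ is nonempty, open and closed in the connected set $\mathbb C\setminus I$, hence equal to it; but $\mathbb C\setminus I$ is unbounded. Since $2\pi i$ is the only critical point over $c_1$, the point $x_1(2\pi)$ is not critical.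

\emph{The lift $x_3$.} The involution $\iota(x)=\bar x+2\pi i$ satisfies $E(\iota(x))=\overline{E(x)}-2\pi i$, permutes the critical points, and $\iota(i(2\pi-y))=iy$. Put $x_3(y)=\iota(x_1(2\pi-y))$. Then
\[
E(x_3(y))=\overline{E(i(2\pi-y))}-2\pi i=E(\iota(i(2\pi-y)))=s(y),
\]
and $x_3(2\pi)=\iota(0)=2\pi i$. Applying $\iota$ to $x_1\ne x_2$ on $(0,2\pi]$ gives $x_3\ne x_2$ on $[0,2\pi)$, and $x_3(0)=\iota(x_1(2\pi))$ is not critical. Finally $x_1(0)=x_2(0)\neq x_3(0)$ and $x_3(2\pi)=2\pi i\ne x_1(2\pi)$, so the lifts $x_1$ and $x_3$ are different and do not agree at any $y\in(0,2\pi)$ either.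

\emph{The arc.} The three injective paths meet only at $0$ and $2\pi i$ as stated, so $J$ is an arc. All its points other than $0$ and $2\pi i$ lie over the interior of $I$ or are one of the two ends of $J$, so they are not critical. Near such a point $E$ is a homeomorphism, and $E^{-1}(I)$ coincides with the image of the lift through the point. Near $0$ a value $s(y)$ with $y>0$ small has exactly two preimages, $x_1(y)$ and $x_2(y)$; near $2\pi i$ the two preimages are $x_2(y)$ and $x_3(y)$. Hence $J$ is open in $E^{-1}(I)$.
\end{proof}

\subsection*{The window}
Every neighborhood of an arc $A\subset\mathbb C$ contains a closed disc with smooth boundary that has $A$ in its interior: if $\psi$ is a Riemann map from $\{|\xi|>1\}\cup\{\infty\}$ onto $\hat{\mathbb C}\setminus A$, the complements of $\psi(\{|\xi|>1+\epsilon'\}\cup\{\infty\})$ are such discs, and they decrease to $A$ as $\epsilon'\to0$. By Lemma~\ref{lem:arc} the set $E^{-1}(I)\setminus J$ is closed and disjoint from $J$. We fix: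
\begin{itemize}
\item a closed disc $U$ around $J$ with $U\cap E^{-1}(I)=J$, and a compact neighborhood $U^+$ of $U$, both containing no critical point of $E$ other than $0$ and $2\pi i$;
\item a closed disc $D$ around $I$ disjoint from $E(\partial U)$, which exists because $E(\partial U)\cap I=\emptyset$;
\item a number $\varrho>0$ with $\varrho^2>1+\max\{|s-E(x)|:x\in U,\ s\in D\}$, and the sets $P=U\times\{|z|\le\varrho\}$ and $P^+=U^+\times\{|z|\le\varrho+1\}$;
\item an open polydisc $N$ centered at the origin of $\mathbb C^2$ such that $N$ and $N+(2\pi i,0)$ are disjoint and lie in the interior of $P$;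
\item a number $R$ with $P^+\subset\mathcal S:=\{(x,z):|\operatorname{Re}x|<R,\ |z|<R\}$.
\end{itemize}
The tube $\mathcal S$ is invariant under $x\mapsto x+2\pi i$. None of these choices involves the lattice.

\begin{proposition}[stable link]\label{prop:link}
There is $\varepsilon_0>0$ such that every function $\Xi$ holomorphic near $P^+$ with $\sup_{P^+}|\Xi-\Phi|<\varepsilon_0$ has the following properties.
\begin{itemize}
\item[(a)] $\Xi$ has exactly two critical points in $P$, one point $p_0\in N$ and one point $p_1\in N+(2\pi i,0)$. Both are nondegenerate, the values $c_i(\Xi)=\Xi(p_i)$ are distinct points of $\operatorname{int}D$, and $|c_1(\Xi)-c_0(\Xi)+2\pi i|<1$.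
\item[(b)] The set $\hat P=P\cap\Xi^{-1}(\operatorname{int}D)$ does not meet $\{|z|=\varrho\}$, and the restriction of $\Xi$ to $\partial_h\hat P=\hat P\cap\{x\in\partial U\}$ is a submersion to $\mathbb C$. Hence $\Xi:\hat P\to\operatorname{int}D$ is a bundle of compact surfaces with boundary over $D^\circ=\operatorname{int}D\setminus\{c_0(\Xi),c_1(\Xi)\}$.
\item[(c)] For all $s_0,s_1\in D^\circ$ close enough to $c_0(\Xi)$, $c_1(\Xi)$ there is a path in $D^\circ$ from $s_0$ to $s_1$ along which transport in $\hat P$ takes $\delta_{p_0}(s_0)$ to $\delta_{p_1}(s_1)$ up to isotopy.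
\item[(d)] For $s_0\in D^\circ$ close enough to $c_0(\Xi)$, the curve $\delta_{p_0}(s_0)$ is isotopic, in the fiber of $\hat P$, to a simple closed curve that crosses another simple closed curve exactly once.
\end{itemize}
\end{proposition}

\begin{proof}
Since $P$ lies in the interior of $P^+$, Cauchy's estimates bound the first and second derivatives of $\Xi-\Phi$ on $P$ by a constant times $\varepsilon_0$.

(a) The gradient $\nabla\Phi=(e^x-1,2z)$ vanishes on $P$ only at $o_0=(0,0)$ and $o_1=(2\pi i,0)$, where the Hessian is $A=\operatorname{diag}(1,2)$. Choose closed balls $B_i\subset N+o_i$ of a radius $r$ about $o_i$ on which $\|\operatorname{Hess}\Phi-A\|\le1/4$. For small $\varepsilon_0$ the gradient $\nabla\Xi$ has no zero on $P\setminus(B_0\cup B_1)$, and $\|\operatorname{Hess}\Xi-A\|\le1/2$ on $B_i$, and $|\nabla\Xi(o_i)|<r/2$. The map $y\mapsto y-A^{-1}\nabla\Xi(y)$ has derivative of norm at most $1/2$ on $B_i$ and moves $o_i$ by less than $r/2$, so it is a contraction of $B_i$. Its unique fixed point $p_i$ is the unique critical point of $\Xi$ in $B_i$, it is nondegenerate, and $|p_i-o_i|\le2|\nabla\Xi(o_i)|$. Hence $c_i(\Xi)\to c_i$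 uniformly as $\varepsilon_0\to0$, and $c_1-c_0=-2\pi i$.

(b) Let $(x,z)\in P$ with $\Xi(x,z)=s\in D$. Then $|z^2-(s-E(x))|<\varepsilon_0$. For $\varepsilon_0<1$ this gives $|z|<\varrho$. Let $d>0$ be the distance from $D$ to $E(\partial U)$. If $x\in\partial U$ and $\varepsilon_0\le d/2$, then $|z|^2\ge d/2$, while $|\partial_z\Xi-2z|\le\varepsilon_0$ by Cauchy's estimate on a $z$-disc of radius $1$; so $\partial_z\Xi\ne0$ if also $\varepsilon_0<\sqrt{2d}$. The hypersurface $\partial U\times\{|z|<\varrho\}$ contains the $z$-direction, which gives the submersion. Over $D^\circ$ the set $\hat P$ is a manifold with boundary $\partial_h\hat P$ on which $\Xi$ is proper, and Ehresmann's theorem applies.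

(c), (d) \emph{for $\Xi=\Phi$.} Let $0<y<2\pi$. The fiber of $\hat P$ over $s(y)$ is the double cover $\{z^2=s(y)-E(x),\ x\in U\}$ of $U$, branched over $U\cap E^{-1}(s(y))$. By the choice of $U$ this set lies in $J$, so it consists of the three noncritical points $x_1(y),x_2(y),x_3(y)$. As in Example~\ref{ex:cubic}, the fiber is a one-holed torus. Let $a_y$ be the preimage of the subarc of $J$ from $x_1(y)$ through $0$ to $x_2(y)$, and $b_y$ the preimage of the subarc from $x_2(y)$ through $2\pi i$ to $x_3(y)$.

These are simple closed curves depending continuously on $y$. On the first subarc $x=x_k(y')$ with $k\in\{1,2\}$ and $0\le y'\le y$, and $z^2=s(y)-s(y')$ lies in $\{\operatorname{Im}<0\}\cup\{0\}$, where there is a continuous square root. So $a_y$ is parametrized by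
\[
\varphi\mapsto\Bigl(x_k(y|\cos\varphi|),\ \pm\sqrt{s(y)-s(y|\cos\varphi|)}\Bigr),\qquad\varphi\in\mathbb R/2\pi\mathbb Z,
\]
with $k=2$ for $\cos\varphi\ge0$, $k=1$ for $\cos\varphi\le 0$, and the sign of $\sin\varphi$. For $b_y$ one has $y\le y'\le2\pi$, $k\in\{2,3\}$, and $z^2\in\{\operatorname{Im}>0\}\cup\{0\}$, and the same formula holds with $y|\cos\varphi|$ replaced by $2\pi-(2\pi-y)|\cos\varphi|$ and $k=1$ by $k=3$.

The curves meet only at $(x_2(y),0)$. There $z$ is a coordinate on the fiber and $x-x_2(y)=-z^2/E'(x_2(y))+O(z^4)$. The two subarcs leave $x_2(y)=iy$ along the imaginary axis in opposite directions, so $z^2$ has opposite directions on $a_y$ and $b_y$, and the tangent lines of $a_y$ and $b_y$ in the $z$-plane are perpendicular. Thus the curves cross once, and neither is null-homotopic in the fiber. As $y\to0$ the curve $a_y$ shrinks to $p_0=o_0$. For small $y$ it lies in the annulus of a Morse chart and is not null-homotopic there, so it is isotopic to $\delta_{p_0}(s(y))$. As $y\to2\pi$ the curve $b_y$ shrinks to $p_1=o_1$ and is isotopic to $\delta_{p_1}(s(y))$ for the same reason. This proves (d) on $I$, and (T)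 extends it to a punctured disc around $c_0$.

Fix $s=s(\pi)$, $a=a_\pi$, $b=b_\pi$. Consider the loop based at $s$ that follows $I$ to a point near $c_0$, encircles $c_0$ once positively and returns along $I$. Its transport is $\tau^{-1}T_\delta\tau$, where $\tau$ is the orientation-preserving transport along $I$ and $\delta=\delta_{p_0}$. By (T), $\tau(a)=\delta$, so the loop acts by $T_a$. The corresponding loop around $c_1$ acts by $T_b$. The required path follows $I$ from near $c_0$ to $s$, then the loop around $c_1$, then the loop around $c_0$, then $I$ to a point near $c_1$. It takes $\delta_{p_0}$ successively to $a$, $T_b(a)$, $T_aT_b(a)=b$ (Lemma~\ref{lem:torus}) and $\delta_{p_1}$. The ends are moved to $s_0$ and $s_1$ inside small punctured discs.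

(c), (d) \emph{in general.} We deform $\Phi$ to $\Xi$ and carry the path along. Let $\Xi_t=\Phi+t(\Xi-\Phi)$. For $t$ in an open interval containing $[0,1]$ these functions are $\varepsilon_0$-close to $\Phi$, so they satisfy (a) and (b), with critical points $p_i(t)$ and values $c_i(t)$ that are smooth in $t$ by the implicit function theorem. By Ehresmann's theorem, $(y,t)\mapsto(\Xi_t(y),t)$ is a bundle over $Q=\{(s,t):s\in\operatorname{int}D,\ s\ne c_0(t),c_1(t)\}$.

Morse charts can be chosen continuously in $t$. By Taylor's formula $\Xi_t(p_i(t)+y)-c_i(t)=y^{\mathsf T}M_t(y)\,y$ with $M_t(y)=\int_0^1(1-\lambda)\operatorname{Hess}\Xi_t(p_i(t)+\lambda y)\,d\lambda$. This symmetric matrix is within $1/4$ of $A/2$, so its eigenvalues have positive real part and its principal square root is symmetric, holomorphic in $y$ and continuous in $t$. Then $\zeta=M_t(y)^{1/2}y$ is a Morse chart, of a size independent of $t\in[0,1]$ by compactness. So there is $\delta_0>0$ such that $\delta_{p_i(t)}(s)$ is defined and continuous in $(s,t)$ for $0<|s-c_i(t)|<\delta_0$.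

Fix, independently of $\Xi$, smooth functions $\chi_0,\chi_1$ supported in disjoint discs in $\operatorname{int}D$, with $\chi_i=1$ near $c_i$, and put $\psi_t(s)=s+\sum_i\chi_i(s)(c_i(t)-c_i)$. For small $\varepsilon_0$ the map $\psi_t-\mathrm{id}$ is Lipschitz with constant $1/2$, so $\psi_t$ is a homeomorphism of $\mathbb C$. It is the identity outside the two discs, so it preserves $\operatorname{int}D$; it takes $c_i$ to $c_i(t)$ and is a translation near $c_i$. Let $\eta:[0,1]\to\operatorname{int}D\setminus\{c_0,c_1\}$ be the path found for $\Phi$, with $\eta(i)$ within $\delta_0$ of $c_i$ and in the region where $\chi_i=1$. The map $(\tau,t)\mapsto(\psi_t(\eta(\tau)),t)$ sends the unit square to $Q$. Hence transport along the top side $\psi_1\circ\eta$ equals transport down the left side, along $\eta$, and up the right side. On the vertical sides $|\psi_t(\eta(i))-c_i(t)|=|\eta(i)-c_i|<\delta_0$, so the vanishing cycles are preserved by (T). This proves (c) for the ends of $\psi_1\circ\eta$. Transport up the left side is a diffeomorphism of fibers taking $\delta_{p_0(0)}$ to $\delta_{p_0(1)}$, which proves (d) at one point. As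 before, the ends can be moved inside small punctured discs.
\end{proof}

\section{Arithmetic lattices and translates of a holomorphic function}\label{sec:arith}

From now on $K$, $H$, $\Gamma$ satisfy (H). We write $G=PU(H)$ and identify $\mathbb B^2$ with the set of lines in $\mathbb C^3$ on which $H$ is negative. The group $U(H,\mathcal O_K)$ is $U(H)\cap GL_3(\mathcal O_K)$; let $\Gamma_{\mathcal O}$ be its image in $G$, and let $G_K$ be the image of $U(H,K)=U(H)\cap GL_3(K)$. Let $\dagger$ be the adjoint with respect to $H$. The field $K$ is stable under complex conjugation, so $M_3(K)$ is stable under $\dagger$; and $K$ contains a nonreal number, so it is dense in $\mathbb C$.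

The invariant metric is the K\"ahler metric with local potential $-\log(-H(X,X))$, where $X$ is a local holomorphic lift to $\mathbb C^3$; another lift changes the potential by a pluriharmonic function. In the standard model the potential is $-\log(1-|\zeta|^2)$, the metric at the origin is Euclidean, and the stabilizer of the origin is $U(2)$ acting linearly. Therefore $G$ is transitive on unit tangent vectors of type $(1,0)$, and the stabilizer of a point acts irreducibly on the cotangent space.

\subsection*{Hypothesis (H) can be satisfied}
Let $\zeta=e^{\pi i/6}$, $K=\mathbb Q(\zeta)$, $K^+=\mathbb Q(r)$ with $r=\sqrt3$, $\mathcal O_K=\mathbb Z[\zeta]$, and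
\[
H=-\begin{pmatrix}-r-1&1&0\\1&1-r&0\\0&0&1\end{pmatrix}.
\]
The upper left $2\times2$ block of the matrix has determinant $r^2-2=1$ and trace $-2r$. It is negative definite, so $H$ has signature $(2,1)$. After $r\mapsto-r$ the block has determinant $1$ and positive trace, so the conjugate form is definite. The group $U(H,\mathcal O_K)$ is a lattice in the product $U(2,1)\times U(3)$ of the unitary groups of $H$ and of its conjugate; it is cocompact because $H$, having a definite conjugate, has no isotropic vector over $K$; and since $U(3)$ is compact, $\Gamma_{\mathcal O}$ is a cocompact lattice in $PU(2,1)$. By \cite{CS,CKY}, $\Gamma_{\mathcal O}$ has a torsion-free subgroup $\Pi$ of index $864$ with $\Pi/[\Pi,\Pi]\cong\mathbb Z^2$; this is the Cartwright--Steger lattice. Thus the compact K\"ahler surface $\mathbb B^2/\Pi$ has $b_1=2$, its Albanese variety is an elliptic curve, and the Albanese map is nonconstant. So $\Pi$ satisfies (H).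

\subsection*{The function $F$}
Replacing $\Gamma$ by $\Gamma\cap\Gamma_{\mathcal O}$, which has finite index, we assume $\Gamma\subset\Gamma_{\mathcal O}\subset G_K$. Let $F:\mathbb B^2\to\mathbb C$ be a lift of the given map $\mathbb B^2/\Gamma\to\mathbb C/\Lambda$. Then
\[
F\circ\sigma=F+\rho(\sigma)\qquad(\sigma\in\Gamma)
\]
for a homomorphism $\rho:\Gamma\to\Lambda$. We have $\rho\ne0$, since otherwise $F$ would descend to a compact manifold and be constant. The form $\omega=dF\ne0$ is $\Gamma$-invariant, so its norm is bounded by a constant $\|\omega\|_\infty$. For $b\in G$ write $F_b=F\circ b$. If $\sigma\in b^{-1}\Gamma b$, then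
\begin{equation}\label{eq:translate}
F_b\circ\sigma=F\circ(b\sigma b^{-1})\circ b=F_b+\rho(b\sigma b^{-1}).
\end{equation}
The next lemma says that finitely many translates by elements of $G_K$ live on a common finite covering of $\mathbb B^2/\Gamma$, and that there are many of them. A combination $\sum r_bF_b$ with rational coefficients then has periods in $\frac1Q\Lambda$ for a common denominator $Q$, and so defines a map to an elliptic curve. For real or complex coefficients nothing forces the periods to be discrete; this is the constraint under which we have to approximate.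

\begin{lemma}\label{lem:GK}
\textup{(i)} For $b\in G_K$ the group $b^{-1}\Gamma b\cap\Gamma$ has finite index in $\Gamma$. \textup{(ii)} $G_K$ is dense in $G$.
\end{lemma}

\begin{proof}
(i) Let $\hat b\in U(H,K)$ represent $b$, and let $n\geq1$ be an integer such that $n\hat b$ and $n\hat b^{-1}$ have entries in $\mathcal O_K$. If $\hat\sigma\in U(H,\mathcal O_K)$ is congruent to $1$ modulo $n^2$, then $\hat b\hat\sigma^{\pm1}\hat b^{-1}=1+\hat b(\hat\sigma^{\pm1}-1)\hat b^{-1}$ has entries in $\mathcal O_K$. So $b^{-1}\Gamma_{\mathcal O}b$ contains a finite-index subgroup $\Gamma'$ of $\Gamma_{\mathcal O}$. Since $b^{-1}\Gamma b$ has finite index in $b^{-1}\Gamma_{\mathcal O}b$, the group $b^{-1}\Gamma b\cap\Gamma'$ has finite index in $\Gamma'$, hence in $\Gamma_{\mathcal O}$; intersect with $\Gamma$.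

(ii) The continuous projection $Y\mapsto\frac12(Y-Y^\dagger)$ onto the space $\mathfrak u=\{Y\in M_3(\mathbb C):Y^\dagger=-Y\}$ preserves the dense subset $M_3(K)$, so $\mathfrak u\cap M_3(K)$ is dense in $\mathfrak u$. For $Y\in\mathfrak u$ with $\det(1-Y)\ne0$ the Cayley transform $(1+Y)(1-Y)^{-1}$ has adjoint $(1+Y)^{-1}(1-Y)$, which is its inverse, so it lies in $U(H)$, and in $U(H,K)$ if $Y\in M_3(K)$. Every $A\in U(H)$ without eigenvalue $-1$ is the transform of $Y=(A-1)(A+1)^{-1}$: indeed $Y^\dagger=(A^{-1}+1)^{-1}(A^{-1}-1)=-Y$, $1-Y=2(A+1)^{-1}$ and $1+Y=2A(A+1)^{-1}$. Every element of $G$ has a representative without eigenvalue $-1$, obtained by multiplying any representative by a suitable unimodular scalar.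
\end{proof}

\section{Fourier expansion along an axis}\label{sec:fourier}

Fix $h\in\Gamma$ with $\rho(h)\ne0$. A power of $h$ will play the role of the translation of the model. We choose coordinates in which $h$ is a translation in one variable and a rotation in the other.

\subsection*{Coordinates}
By (B1), $h$ is loxodromic. A lift $\hat h\in U(H,\mathcal O_K)$ has eigenvectors $e_0,e_1,e_2$, where $e_0,e_2$ are the isotropic vectors representing the ends of the axis and $e_1$ is orthogonal to both, with eigenvalues $\lambda_0,\lambda_1,\bar\lambda_0^{-1}$, $|\lambda_0|>1=|\lambda_1|$. Scale the eigenvectors so that for $X=\sum X_ie_i$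
\[
H(X,X)=|X_1|^2-2\operatorname{Re}(X_0\bar X_2).
\]
On the ball $X_2\ne0$ and $w=X_0/X_2$ has positive real part. Put $u=\operatorname{Log}w$ and $v=(X_1/X_2)e^{-u/2}$. Then
\[
-H(X,X)/|X_2|^2=2\operatorname{Re}w-|X_1/X_2|^2=|w|\,(2\cos\operatorname{Im}u-|v|^2),
\]
so $(u,v)$ identifies $\mathbb B^2$ with
\[
\Omega=\{(u,v):|\operatorname{Im}u|<\pi/2,\ |v|^2<2\cos\operatorname{Im}u\}.
\]
The axis of $h$ is $\{u\in\mathbb R,\ v=0\}$. Since $\log|w|$ is pluriharmonic, $-\log(2\cos\operatorname{Im}u-|v|^2)$ is a potential of the invariant metric, and therefore
\begin{equation}\label{eq:norm}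
|\partial_v|^2=\frac1{2\cos\operatorname{Im}u}\qquad\text{at }(u,0).
\end{equation}
The matrix $\operatorname{diag}(y,1,\bar y^{-1})$ in the basis $e_0,e_1,e_2$, with $y=e^{\tau/2-i\varphi}$, preserves $H$. It multiplies $w$ by $|y|^2=e^{\tau}$ and $X_1/X_2$ by $\bar y$, so it acts by
\[
t_{\tau,\varphi}(u,v)=(u+\tau,e^{i\varphi}v).
\]
These maps form a commutative subgroup $\mathcal T\cong\mathbb R\times\mathbb R/2\pi\mathbb Z$ of $G$. Since $\lambda_1^{-1}\hat h=\operatorname{diag}(y,1,\bar y^{-1})$ with $y=\lambda_0/\lambda_1$, we have $h=t_{L,\theta}$ for some $L>0$ and $\theta\in\mathbb R$.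

We shall average over $\mathcal T$ and replace the averages by Riemann sums with nodes in $G_K$. Density of $G_K$ in $G$ is not enough for this: the nodes must lie in $\mathcal T$ itself, so that they commute with $h$.

\begin{lemma}\label{lem:TK}
$\mathcal T_K=\mathcal T\cap G_K$ is dense in $\mathcal T$.
\end{lemma}

\begin{proof}
The algebra $\mathcal A=K[\hat h]\subset M_3(K)$ is commutative. It is stable under $\dagger$, because $\hat h^\dagger=\hat h^{-1}\in\mathcal A$ by the Cayley--Hamilton theorem. The eigenvalues of $\hat h$ have different moduli, so $1,\hat h,\hat h^2$ is a basis of the algebra of matrices diagonal in $(e_0,e_1,e_2)$, and $\mathcal A$ is dense in that algebra. From the form of $H$ we get $\operatorname{diag}(y_0,y_1,y_2)^\dagger=\operatorname{diag}(\bar y_2,\bar y_1,\bar y_0)$. For invertible diagonal $Y$ consider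
\[
Y(Y^\dagger)^{-1}=\operatorname{diag}(y_0/\bar y_2,\ y_1/\bar y_1,\ y_2/\bar y_0).
\]
Dividing by the unimodular middle entry gives a matrix $\operatorname{diag}(y,1,\bar y^{-1})$, so the class of $Y(Y^\dagger)^{-1}$ lies in $\mathcal T$, and in $\mathcal T_K$ if $Y\in\mathcal A$. The map $Y\mapsto[Y(Y^\dagger)^{-1}]$ is continuous, and it is onto $\mathcal T$ because $\operatorname{diag}(y,1,1)\mapsto\operatorname{diag}(y,1,\bar y^{-1})$. The image of a dense set is dense.
\end{proof}

\subsection*{Spectra}
For $b\in G$ expand $F_b(u,v)=\sum_{n\ge0}A^b_n(u)v^n$, with $A^b_n=\frac1{n!}\partial_v^nF_b(\cdot,0)$ holomorphic on the strip $|\operatorname{Im}u|<\pi/2$. Let $b\in G_K$. By Lemma~\ref{lem:GK}(i) there is $M\ge1$ with $h^M\in b^{-1}\Gamma b$, and by \eqref{eq:translate} $F_b\circ h^M-F_b$ is constant. Comparing coefficients of $v^n$ for $n\ge1$ gives $A^b_n(u+ML)e^{inM\theta}=A^b_n(u)$. So $A^b_n(u)e^{in\theta u/L}$ has period $ML$, and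
\begin{equation}\label{eq:fourier}
A^b_n(u)=\sum_\kappa\hat A^b_n(\kappa)\,e^{i\kappa u},\qquad\text{summed over real }\kappa\text{ with } e^{i(\kappa ML+nM\theta)}=1,
\end{equation}
locally uniformly on the strip. Let $\operatorname{Sp}_n(b)=\{\kappa\in\mathbb R:\hat A^b_n(\kappa)\ne0\}$. This discrete set does not depend on $M$, since $\hat A^b_n(\kappa)=\lim_{\tau\to\infty}\frac1\tau\int_0^\tau A^b_n(u)e^{-i\kappa u}\,du$.

The monomials $e^{i\kappa u}v^n$ with $\kappa\in\operatorname{Sp}_n(b)$ are our building blocks. We need one monomial with $n=2$, to produce the term $z^2$. We also need monomials with $n=1$ and large frequency: the variable $x$ of the model will be $i\kappa u$, the strip $|\operatorname{Im}u|<\pi/2$ then has width $|\kappa|\pi$ in the variable $x$, and it must contain the window.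

\begin{lemma}\label{lem:sp1}
The set $\bigcup_{b\in G_K}\operatorname{Sp}_1(b)$ is unbounded.
\end{lemma}

\begin{proof}
Suppose it lies in $[-\kappa_0,\kappa_0]$, and let $b\in G_K$. Then $A^b_1$ is a finite exponential sum, hence entire. For real $u$ we have $|A^b_1(u)|=|\omega(b_*\partial_v)|\le\|\omega\|_\infty/\sqrt2$ by \eqref{eq:norm}. The function $e^{i\kappa_0u}A^b_1(u)$ has only nonnegative frequencies, so it is bounded on the closed upper half-plane. By the Phragm\'en--Lindel\"of theorem it is bounded there by its supremum on $\mathbb R$, so $|A^b_1(u)|\le\|\omega\|_\infty e^{\kappa_0\operatorname{Im}u}$ for $\operatorname{Im}u\ge0$. The function $e^{-i\kappa_0u}A^b_1(u)$ gives the symmetric bound on the lower half-plane. Hence $|A^b_1|\le C_1:=\|\omega\|_\infty e^{\kappa_0\pi/2}$ on the strip. For fixed $u$ the value $A^b_1(u)$ is continuous in $b\in G$, so by Lemma~\ref{lem:GK}(ii) the bound holds for all $b\in G$. By \eqref{eq:norm} the vector $\xi_u=\sqrt{2\cos\operatorname{Im}u}\,\partial_v$ at $(u,0)$ has unit length, and every unit vector $\xi$ is $b_*\xi_u$ for some $b\in G$. So $|\omega(\xi)|\le C_1\sqrt{2\cos\operatorname{Im}u}$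 for every unit vector $\xi$ and every $u$ in the strip. Letting $\operatorname{Im}u\to\pi/2$ gives $\omega=0$, a contradiction.
\end{proof}

\begin{lemma}\label{lem:sp2}
There is $b\in G_K$ with $\operatorname{Sp}_2(b)\ne\emptyset$.
\end{lemma}

\begin{proof}
Otherwise $A^b_2\equiv0$ for all $b\in G_K$, and by density $\partial_v^2F_b(0,0)=0$ for all $b\in G$. The disc $\{u=0\}$ consists of the negative lines in the plane spanned by $e_1$ and $e_0+e_2$. In the basis $\epsilon_1=e_1$, $\epsilon_2=(e_0+e_2)/\sqrt2$ of this plane $H$ is $\operatorname{diag}(1,-1)$, and the point $(0,v)$ is the line through $\zeta\epsilon_1+\epsilon_2$ with $\zeta=v/\sqrt2$. The group $SU(1,1)$ of the plane, acting trivially on the orthogonal complement, induces all M\"obius transformations of the unit disc $|\zeta|<1$. Fix $b\in G$ and let $\phi(\zeta)=F_b(0,\sqrt2\zeta)$. For $|a|<1$ let $m(\zeta)=(\zeta+a)/(1+\bar a\zeta)$, induced by $b'\in G$. Applying the vanishing to $bb'$ gives $(\phi\circ m)''(0)=0$. Since $m(0)=a$, $m'(0)=1-|a|^2$ and $m''(0)=-2\bar a(1-|a|^2)$, this reads $(1-|a|^2)\phi''(a)=2\bar a\phi'(a)$, that is,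
\[
\phi''(a)=\bar a\,\bigl(a\phi''(a)+2\phi'(a)\bigr)\qquad(|a|<1).
\]
Applying $\partial/\partial\bar a$ gives $a\phi''(a)+2\phi'(a)=0$; then $\phi''=0$ by the displayed equation, and so $\phi'=0$. Thus $\omega(b_*\partial_v)=0$ at $(0,0)$ for all $b\in G$, and $\omega=0$ by transitivity on unit vectors, a contradiction.
\end{proof}

\section{Realizing the model along the axis}\label{sec:realize}

Let $R$, $\mathcal S$, $P^+$ and $\varepsilon_0$ be as in Section~\ref{sec:model}.

\begin{proposition}\label{prop:realize}
There are a biholomorphic map $\Psi$ from $\mathcal S$ onto an open subset of $\mathbb B^2$, a constant $C\in\mathbb C\setminus\{0\}$, a power $h_1$ of $h$, an integer $\ell\ge1$, a finite set $S_1\subset G_K$ and rational numbers $r^0_b$, $b\in S_1$, such that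
\begin{itemize}
\item[(i)] $h_1\Psi(x,z)=\Psi(x+2\pi i\ell,z)$ on $\mathcal S$;
\item[(ii)] with $\tilde f_0=\sum_{b\in S_1}r^0_bF_b$, for \emph{every} $j\in\mathbb Z$ there is a constant $d_j$ with
\[
\sup_{(x,z)\in P^+}\bigl|C^{-1}\tilde f_0(\Psi(x+2\pi ij,z))-d_j-\Phi(x,z)\bigr|<\varepsilon_0/2 .
\]
\end{itemize}
\end{proposition}

It matters that (ii) holds for all $j$. The number of windows that the chain must cross depends on which power of $h_1$ lies in the final lattice, and that lattice depends on $S_1$. Approximating on that many windows directly would be circular. Equivariance under $h_1$ breaks the circle.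

\begin{proof}
By Lemma~\ref{lem:sp2} fix $b_2\in G_K$ and $\kappa_2\in\operatorname{Sp}_2(b_2)$. By Lemma~\ref{lem:sp1} choose $b_1\in G_K$ and $\kappa_1\in\operatorname{Sp}_1(b_1)$ such that $\kappa:=2\kappa_1-\kappa_2$ satisfies $|\kappa|\pi/4>R$. Choose $M\ge1$ with $h^M\in b_n^{-1}\Gamma b_n$ for $n=1,2$.

\emph{Step 1: averages with real weights.} Write $\langle\,\cdot\,\rangle=\frac1{2\pi ML}\int_0^{ML}\int_0^{2\pi}\cdot\;d\varphi\,d\tau$. For every $b$,
\begin{equation}\label{eq:cauchy}
\frac1{2\pi}\int_0^{2\pi}F_b(u+\tau,e^{i\varphi}v)\,e^{-in\varphi}\,d\varphi=\begin{cases}A^b_n(u+\tau)\,v^n,&n\ge0,\\0,&n<0.\end{cases}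
\end{equation}
For $b=1$, $n=0$ and $A_0(u)=F(u,0)$ this gives $\langle F\circ t_{\tau,\varphi}\rangle=\frac1{ML}\int_0^{ML}A_0(u+\tau)\,d\tau$. Since $A_0(u+L)=A_0(u)+\rho(h)$, the $u$-derivative is $(A_0(u+ML)-A_0(u))/ML=\rho(h)/L$. So, with $\alpha=\rho(h)/L\ne0$,
\[
\langle F\circ t_{\tau,\varphi}\rangle=\alpha u+\text{const}.
\]
For $n=1,2$ and $\lambda\in\mathbb C$ we claim that
\[
\bigl\langle2\operatorname{Re}\bigl(\lambda e^{-i(\kappa_n\tau+n\varphi)}\bigr)\,F_{b_n}\circ t_{\tau,\varphi}\bigr\rangle=\lambda\,\hat A^{b_n}_n(\kappa_n)\,e^{i\kappa_nu}v^n .
\]
The weight is the sum of $\lambda e^{-i(\kappa_n\tau+n\varphi)}$ and its conjugate. By \eqref{eq:cauchy} the conjugate contributes $0$, and the first term contributes $\lambda v^n\frac1{ML}\int_0^{ML}A^{b_n}_n(u+\tau)e^{-i\kappa_n\tau}d\tau$. The frequencies in \eqref{eq:fourier} differ by integer multiples of $2\pi/ML$, so only $\kappa_n$ survives. Thus a real weight produces an arbitrary complex multiple of the monomial. (For $n=0$ the conjugate term would not vanish but would pick out the opposite frequency. This is why we shall obtain the term $e^x$ by completing a square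 and not from $A_0$.)

As $\hat A^{b_n}_n(\kappa_n)\ne0$, for all $\beta,\beta'\in\mathbb C$ the function
\[
\Theta(u,v)=\alpha u+\beta e^{i\kappa_2u}v^2+\beta'e^{i\kappa_1u}v
\]
is, up to a constant, a sum of three averages of functions $F_{bt}$, $b\in\{1,b_1,b_2\}$, $t\in\mathcal T$, with continuous real weights. On a compact subset of $\mathbb B^2$ the integrands are uniformly continuous, so the averages are uniform limits of Riemann sums. By Lemma~\ref{lem:TK} the nodes can be taken in $\mathcal T_K$, and the finitely many real coefficients can be replaced by nearby rational numbers. So $\Theta$ plus a constant is a locally uniform limit of finite sums $\sum r\,F_{bt}$ with $r\in\mathbb Q$, $b\in\{1,b_1,b_2\}$, $t\in\mathcal T_K$. Each such sum changes by a constant under $h^M$, because $bth^M=(bh^Mb^{-1})bt$ with $bh^Mb^{-1}\in\Gamma$.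

\emph{Step 2: completing the square.} Put $x=i\kappa u$ and $C=i\alpha/\kappa$, so that $\alpha u=-Cx$. Fix square roots of $C$ and $-C$, let $\beta>0$ and $\beta'=2\beta^{1/2}(-C)^{1/2}$. Then $\beta'^2/4\beta=-C$, and
\[
\Theta=-Cx+\beta e^{i\kappa_2u}\Bigl(v+\frac{\beta'}{2\beta}e^{i(\kappa_1-\kappa_2)u}\Bigr)^2-\frac{\beta'^2}{4\beta}e^{i(2\kappa_1-\kappa_2)u}=C\,(e^x-x+z^2),
\]
where
\begin{equation}\label{eq:z}
z=\beta^{1/2}C^{-1/2}e^{i\kappa_2u/2}\Bigl(v+\beta^{-1/2}(-C)^{1/2}e^{i(\kappa_1-\kappa_2)u}\Bigr).
\end{equation}
The map $(u,v)\mapsto(x,z)$ is an automorphism of $\mathbb C^2$, with inverse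
\[
\Psi(x,z)=(u,v),\qquad u=\frac x{i\kappa},\qquad v=\beta^{-1/2}\Bigl(C^{1/2}e^{-i\kappa_2u/2}z-(-C)^{1/2}e^{i(\kappa_1-\kappa_2)u}\Bigr).
\]
On $\mathcal S$ we have $|\operatorname{Im}u|=|\operatorname{Re}x|/|\kappa|<\pi/4$, so $2\cos\operatorname{Im}u>1$, and
\[
|v|\le\beta^{-1/2}|C|^{1/2}\bigl(Re^{|\kappa_2|\pi/8}+e^{|\kappa_1-\kappa_2|\pi/4}\bigr).
\]
Fix $\beta$ so large that the right side is less than $1$. Then $\Psi(\mathcal S)\subset\Omega=\mathbb B^2$ and $\Theta\circ\Psi=C\Phi$.

\emph{Step 3: the action of $h$.} By \eqref{eq:fourier}, $e^{i\kappa_1ML}=e^{-iM\theta}$ and $e^{i\kappa_2ML}=e^{-2iM\theta}$. Hence $e^{i\kappa ML}=1$, so $\kappa ML=2\pi k$ with $k\in\mathbb Z\setminus\{0\}$, and $e^{i(\kappa_1-\kappa_2)ML}=e^{iM\theta}$. Under $h^M=t_{ML,M\theta}$ the variable $x$ becomes $x+2\pi ik$, both terms in the bracket of \eqref{eq:z} are multiplied by $e^{iM\theta}$, and $z$ is multiplied by $e^{i(\kappa_2ML/2+M\theta)}$, whose square is $1$. So $h^{2M}$ acts by $(x,z)\mapsto(x+4\pi ik,z)$. Let $h_1=h^{2M}$ if $k>0$ and $h_1=h^{-2M}$ if $k<0$, and $\ell=2|k|$. This gives (i).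

\emph{Step 4: all windows.} Choose a finite sum $\tilde f_0$ as in Step~1 and a constant $d$ with $|C^{-1}\tilde f_0-d-C^{-1}\Theta|<\varepsilon_0/2$ on the compact set $\bigcup_{0\le j<\ell}\Psi(P^++(2\pi ij,0))$. Since $C^{-1}\Theta(\Psi(x+2\pi ij,z))=\Phi(x,z)-2\pi ij$, this is (ii) for $0\le j<\ell$. For general $j=j_0+n\ell$ with $0\le j_0<\ell$, property (i) and the last sentence of Step~1 show that $\tilde f_0(\Psi(x+2\pi ij,z))-\tilde f_0(\Psi(x+2\pi ij_0,z))$ is constant.
\end{proof}

For $j\in\mathbb Z$ let $P_j=\Psi(P+(2\pi ij,0))$ and $P_j^+=\Psi(P^++(2\pi ij,0))$. By (i), $h_1P^+_j=P^+_{j+\ell}$.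

\section{The fibration}\label{sec:fibration}

The function $\tilde f_0$ is under control only in the windows; elsewhere it may have degenerate or nonisolated critical points. We remove them by a generic perturbation of the coefficients, as in Bertini's theorem. For this the family of forms must generate the cotangent space at every point, so we first enlarge $S_1$.

\begin{lemma}\label{lem:generate}
There is a finite set $S_2\subset G_K$ such that for every $x\in\mathbb B^2$ the covectors $(b^*\omega)_x$, $b\in S_2$, span $T^*_x\mathbb B^2$.
\end{lemma}

\begin{proof}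
Fix $x$. The span of $(b^*\omega)_x$, $b\in G_K$, is closed, so by density it equals the span of $(b^*\omega)_x$, $b\in G$. The latter is nonzero, since $\omega\ne0$ and $G$ is transitive on points. It is invariant under the stabilizer of $x$, since $((bk)^*\omega)_x=(b^*\omega)_x\circ dk_x$ if $kx=x$. By irreducibility it is $T^*_x\mathbb B^2$. Two elements of $G_K$ that span at $x$ also span near $x$. So there is a finite set $S'\subset G_K$ that spans at every point of a compact set $\mathcal C$ with $\Gamma\mathcal C=\mathbb B^2$. Let $\Gamma'=\Gamma\cap\bigcap_{b\in S'}b^{-1}\Gamma b$, write $\Gamma=\bigcup_{i=1}^p\Gamma'\sigma_i$, and let $S_2=\{b\sigma_i:b\in S',\ 1\le i\le p\}$. Given $x$, choose $\sigma=\sigma'\sigma_i\in\Gamma$, $\sigma'\in\Gamma'$, with $\sigma x\in\mathcal C$. For $b\in S'$ the form $b^*\omega$ is $\Gamma'$-invariant by \eqref{eq:translate}, so $((b\sigma_i)^*\omega)_x=(\sigma^*b^*\omega)_x=(b^*\omega)_{\sigma x}\circ d\sigma_x$, and these covectors span.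
\end{proof}

\subsection*{The lattice $\Gamma_1$}
Let $S=S_1\cup S_2$. We want all $dF_b$, $b\in S$, to descend to the quotient, and every window to embed in it. By proper discontinuity only finitely many $\sigma\in\Gamma\setminus\{1\}$ satisfy $\sigma P^+_j\cap P^+_j\ne\emptyset$ for some $0\le j<\ell$. The group $\Gamma$ is finitely generated and linear, hence residually finite by Malcev's theorem, so some finite-index subgroup avoids these elements. Intersect it with the groups $b^{-1}\Gamma b$, $b\in S$, and take the intersection of all $\Gamma$-conjugates of the result. By Lemma~\ref{lem:GK}(i) we obtain a normal subgroup $\Gamma_1$ of finite index in $\Gamma$ with $\Gamma_1\subset b^{-1}\Gamma b$ for $b\in S$ and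
\begin{equation}\label{eq:embed}
\sigma P^+_j\cap P^+_j=\emptyset\qquad(\sigma\in\Gamma_1\setminus\{1\})
\end{equation}
for $0\le j<\ell$. Normality extends \eqref{eq:embed} to all $j\in\mathbb Z$, because $\sigma P^+_{j+n\ell}\cap P^+_{j+n\ell}=h_1^n\bigl(h_1^{-n}\sigma h_1^nP^+_j\cap P^+_j\bigr)$. Let $X_1=\mathbb B^2/\Gamma_1$. Choose $m\ge1$ with $h_2:=h_1^m\in\Gamma_1$ and put $n_0=\ell m$. Then $h_2\Psi(x,z)=\Psi(x+2\pi in_0,z)$.

\subsection*{The coefficients}
For $r\in\mathbb C^S$ let $\tilde f_r=\sum_{b\in S}r_bF_b$. By \eqref{eq:translate}, $d\tilde f_r$ descends to a holomorphic $1$-form on $X_1$.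

\begin{lemma}\label{lem:generic}
The set of $r\in\mathbb Q^S$ for which all zeros of $d\tilde f_r$ are nondegenerate critical points of $\tilde f_r$ is dense in $\mathbb R^S$.
\end{lemma}

\begin{proof}
Let $\mathcal I=\{(x,r)\in X_1\times\mathbb C^S:(d\tilde f_r)_x=0\}$. By Lemma~\ref{lem:generate} the evaluation map from the trivial bundle $X_1\times\mathbb C^S$ to $\Omega^1_{X_1}$ is surjective. So $\mathcal I$ is a vector bundle of rank $|S|-2$ over $X_1$, a complex manifold of dimension $|S|$. The projection $\mathrm{pr}:\mathcal I\to\mathbb C^S$ is proper. The tangent space of $\mathcal I$ at $(x,r)$ consists of the pairs $(\xi,r')$ with $\operatorname{Hess}_x\tilde f_r(\xi,\cdot)+(d\tilde f_{r'})_x=0$, so the kernel of $d\,\mathrm{pr}$ is the kernel of the Hessian. Hence the set $\mathcal D$ of $r$ for which $\tilde f_r$ has a degenerate critical point is the set of critical values of $\mathrm{pr}$. It is an analytic subset by Remmert's proper mapping theorem and has measure zero by Sard's theorem. If $\mathcal D$ contained a neighborhood in $\mathbb R^S$ of a real point $r_1$, the holomorphic functions defining $\mathcal D$ near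 $r_1$ would have all their partial derivatives at $r_1$ equal to zero and would vanish near $r_1$ in $\mathbb C^S$, against measure zero. So $\mathbb R^S\setminus\mathcal D$ is open and dense in $\mathbb R^S$, and its rational points are dense.
\end{proof}

Extend $r^0$ by zero to $S$. The added terms need not be equivariant under $h_1$, but now only the finitely many windows $P^+_0,\dots,P^+_{n_0}$ matter. By Proposition~\ref{prop:realize}(ii) and Lemma~\ref{lem:generic} there is $r\in\mathbb Q^S$ such that $\tilde f:=\tilde f_r$ has only nondegenerate critical points and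
\begin{equation}\label{eq:close}
\Xi_j(x,z):=C^{-1}\tilde f(\Psi(x+2\pi ij,z))-d_j\quad\text{satisfies}\quad\sup_{P^+}|\Xi_j-\Phi|<\varepsilon_0\qquad(0\le j\le n_0).
\end{equation}

\subsection*{The map $f$}
For $\sigma\in\Gamma_1$ we have $\tilde f\circ\sigma=\tilde f+\rho_1(\sigma)$, where $\rho_1(\sigma)=\sum_br_b\,\rho(b\sigma b^{-1})\in\frac1Q\Lambda$ and $Q$ is a common denominator of the $r_b$. So $\Lambda_1=\rho_1(\Gamma_1)$ is a discrete subgroup of $\mathbb C$, and $\tilde f$ descends to a holomorphic map $f:X_1\to B:=\mathbb C/\Lambda_1$. It is nonconstant by \eqref{eq:close} and Proposition~\ref{prop:link}(a), hence open. Its image is open and compact, so $f$ is surjective and $B$ is compact: $B$ is an elliptic curve. The critical points of $f$ are nondegenerate, so by the Morse lemma $f$ is a holomorphic Lefschetz fibration.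

Let $\Delta=\ker\rho_1$ and $Y=\mathbb B^2/\Delta$, and write $\tilde f:Y\to\mathbb C$ also for the induced function. Both $Y$ and the fiber product $X_1\times_B\mathbb C$ are regular coverings of $X_1$ with group $\Lambda_1$, and the map $Y\to X_1\times_B\mathbb C$ given by the projection and $\tilde f$ is equivariant, hence an isomorphism. Therefore $\tilde f:Y\to\mathbb C$ is proper, and the projection $Y\to X_1$ maps $\tilde f^{-1}(s)$ isomorphically onto $f^{-1}([s])$.

Recall that a proper nonconstant holomorphic map $\phi$ from a connected complex manifold $W$ to a Riemann surface $B_0$ has a \emph{Stein factorization} $W\xrightarrow{\phi'}B'\xrightarrow{\nu}B_0$, where $B'$ is a connected Riemann surface, $\phi'$ is proper and surjective with connected fibers, and $\nu$ is finite.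

\begin{lemma}\label{lem:stein}
If $\dim W=2$ and the critical points of $\phi$ are isolated, then $\nu$ is an unramified covering.
\end{lemma}

\begin{proof}
If $d\nu$ vanished at $y\in B'$, then $d\phi=d\nu\circ d\phi'$ would vanish on $\phi'^{-1}(y)$, which is locally the zero set of one nonconstant holomorphic function of two variables and has no isolated points. So $\nu$ is a proper local biholomorphism, that is, a finite covering.
\end{proof}

Apply the lemma to $\tilde f:Y\to\mathbb C$. As $\mathbb C$ is simply connected, $\nu$ is an isomorphism, so the fibers of $\tilde f$, and with them those of $f$, are connected. If a smooth fiber had genus at most $1$, its universal covering $\mathbb P^1$ or $\mathbb C$ would map nonconstantly to $\mathbb B^2$, against (B2). So $f$ satisfies the hypotheses of the Conjecture, and $\Gamma_1$ is commensurable with the lattice given in (H).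

\section{Following the chain: proof of Theorem~\ref{thm:main}}\label{sec:chain}

Let $Z\subset\mathbb C$ be the set of critical values of $\tilde f$. It is the preimage of the finite set of critical values of $f$, so it is closed, discrete and $\Lambda_1$-invariant, and $B^\circ=(\mathbb C\setminus Z)/\Lambda_1$.

\subsection*{The critical points and the period}
Let $0\le j\le n_0$. By \eqref{eq:close} and Proposition~\ref{prop:link}(a), $\Xi_j$ has exactly one critical point in $N$, so $\tilde f$ has exactly one critical point $q_j$ in $\Psi(N+(2\pi ij,0))$. For $j<n_0$ the second critical point of $\Xi_j$ corresponds to a critical point of $\tilde f$ in $\Psi(N+(2\pi i(j+1),0))$, which must be $q_{j+1}$. Thus the critical points of $\tilde f$ in $P_j$ are $q_j$ and $q_{j+1}$. The element $h_2\in\Gamma_1$ permutes the critical points of $\tilde f$ and maps $\Psi(N)$ onto $\Psi(N+(2\pi in_0,0))$, so $h_2q_0=q_{n_0}$. With $\varpi=\rho_1(h_2)\in\Lambda_1$,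
\[
C^{-1}\varpi=C^{-1}\bigl(\tilde f(q_{n_0})-\tilde f(q_0)\bigr)=\sum_{j=0}^{n_0-1}\bigl(c_1(\Xi_j)-c_0(\Xi_j)\bigr).
\]
Each summand is within $1$ of $-2\pi i$ and so has negative imaginary part. Hence $\varpi\ne0$.

\subsection*{From the windows to the closed fibers}
By \eqref{eq:embed} the window $P_j$ embeds in $Y$; we use the same letters for the images in $Y$ of $P_j$ and $q_j$. For each $j$ fix a disc $O_j$ centered at $\tilde f(q_j)$, containing no other point of $Z$, so small that $\delta_{q_j}(s)$ is defined for $s\in O_j^*=O_j\setminus\{\tilde f(q_j)\}$. We use for $q_{n_0}$ the Morse chart obtained from that of $q_0$ by the deck transformation of $Y$ induced by $h_2$, and we take $O_{n_0}=O_0+\varpi$. Then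
\begin{equation}\label{eq:deck}
h_2\,\delta_{q_0}(s)=\delta_{q_{n_0}}(s+\varpi)\qquad(s\in O_0^*).
\end{equation}
By (T), transport in the bundle $\tilde f:Y\setminus\tilde f^{-1}(Z)\to\mathbb C\setminus Z$ along paths in $O_j^*$ preserves $\delta_{q_j}$, even if other critical points have the same value as $q_j$.

Proposition~\ref{prop:link} describes transport inside a window, whereas the monodromy concerns the closed fibers of $Y$, which have other critical points, possibly with values in the disc over which the window lies. These points lie outside the window, and the next lemma shows that they do no harm.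

\begin{lemma}\label{lem:closed}
For $0\le j<n_0$ there is a path $\eta_j$ in $\mathbb C\setminus Z$ from a point of $O_j^*$ to a point of $O_{j+1}^*$ along which transport in the closed fibers of $Y$ takes $\delta_{q_j}$ to $\delta_{q_{j+1}}$ up to isotopy.
\end{lemma}

\begin{proof}
Let $D_j$ be the image of $\operatorname{int}D$ under $s\mapsto C(s+d_j)$, and let $\hat P_j=P_j\cap\tilde f^{-1}(D_j)\subset Y$. The chart $(x,z)\mapsto\Psi(x+2\pi ij,z)$ and this affine map identify $\Xi_j:\hat P\to\operatorname{int}D$ with $\tilde f:\hat P_j\to D_j$; Morse charts correspond after multiplication by $C^{1/2}$. By Proposition~\ref{prop:link}(b),(c), $\hat P_j$ is a bundle over $D_j^\circ=D_j\setminus\{\tilde f(q_j),\tilde f(q_{j+1})\}$, and there is a path in $D_j^\circ$ with ends in $O_j^*$, $O_{j+1}^*$ along which transport in $\hat P_j$ takes $\delta_{q_j}$ to $\delta_{q_{j+1}}$; the ends are taken so close to the critical values that the isotopy classes do not depend on the Morse charts. This transport depends only on the homotopy class of the path in $D_j^\circ$. The ends are not in $Z$, so we can homotope the path in $D_j^\circ$, with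 fixed ends, off the finite set $Z\cap D_j$. Call the result $\eta_j$.

Let $W=\tilde f^{-1}(D_j\setminus Z)\subset Y$, on which $\tilde f$ is a proper submersion. By Proposition~\ref{prop:link}(b) the frontier of $\hat P_j\cap W$ in $W$ is the closed real hypersurface $\partial_h\hat P_j\cap W$, and the restriction of $\tilde f$ to it is a submersion. So near each point of the hypersurface there is a connection tangent to it. Patching these with arbitrary connections away from the hypersurface by a partition of unity gives a connection on $W$ tangent to the hypersurface. Its transport along $\eta_j$ preserves the hypersurface, hence $\hat P_j$, and restricts to a transport in $\hat P_j$. An isotopy in the fiber of $\hat P_j$ is also an isotopy in the closed fiber.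
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Let $s_0\in O_0^*$ be the initial point of $\eta_0$. Concatenate $\eta_0,\dots,\eta_{n_0-1}$, joining the end of $\eta_{j-1}$ to the beginning of $\eta_j$ inside $O_j^*$, and join the end of $\eta_{n_0-1}$ to $s_0+\varpi$ inside $O_{n_0}^*$. The cycle $\delta_{q_j}$ depends only on the germ of $\tilde f$ at $q_j$, so it is the same for the windows $P_{j-1}$ and $P_j$. We obtain a path $\eta$ in $\mathbb C\setminus Z$ from $s_0$ to $s_0+\varpi$ whose transport takes $\delta_{q_0}(s_0)$ to $\delta_{q_{n_0}}(s_0+\varpi)$ up to isotopy.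

The image of $\eta$ in $B^\circ$ is a loop based at $[s_0]$; let $\gamma$ be its class. Its image in $\pi_1(B)=\Lambda_1$ is $\varpi\ne0$. The projection $Y\to X_1$ identifies the fibers over $s_0$ and $s_0+\varpi$ with $\Sigma=f^{-1}([s_0])$ and transport along $\eta$ with transport along $\gamma$. By \eqref{eq:deck} the curves $\delta_{q_0}(s_0)$ and $\delta_{q_{n_0}}(s_0+\varpi)$ project to the same curve $\delta\subset\Sigma$, the vanishing cycle of the image of $q_0$. Hence $\mu(\gamma)$ fixes the isotopy class of $\delta$.

By Proposition~\ref{prop:link}(d) applied to $\Xi_0$, for $s\in O_0^*$ close to $\tilde f(q_0)$ the curve $\delta_{q_0}(s)$ is isotopic to a simple closed curve that crosses another one exactly once; both lie in the fiber of $\hat P_0$, a subsurface of the closed fiber $\tilde f^{-1}(s)$. A separating curve crosses every closed curve an even number of times, so $\delta_{q_0}(s)$ is nonseparating, and by transport in $O_0^*$ so is $\delta$. In particular $\delta$ is essential and $\mu(\gamma)$ is reducible. The construction started from an arbitrary lattice satisfying (H), and the Cartwright--Steger lattice is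 one by Section~\ref{sec:arith}.
\end{proof}

\section{Finite coverings: proof of Theorem~\ref{thm:cover}}\label{sec:cover}

Let $f:X\to B$ violate the Conjecture, let $\pi:X_2\to X$ be a finite unramified connected covering, and let $X_2\xrightarrow{f_2}B_2\xrightarrow{\nu}B$ be the Stein factorization of $f\circ\pi$. The surface $X_2$ is a compact complex ball quotient. The critical points of $f\circ\pi$ are isolated, so $\nu$ is an unramified covering by Lemma~\ref{lem:stein}. Hence $B_2$ has positive genus, $f_2$ is a holomorphic Lefschetz fibration with connected fibers, and $\nu^{-1}(B^\circ)\subset B_2^\circ$. Let $\Sigma$ be the fiber of $f$ over the base point $y\in B^\circ$, choose $y_2\in\nu^{-1}(y)$, and let $\Sigma_2=f_2^{-1}(y_2)$. It is a connected component of $\pi^{-1}(\Sigma)$, so it is an unramified covering of $\Sigma$ and has genus at least $2$.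

Let $\gamma\in\pi_1(B^\circ,y)$ have nontrivial image in $\pi_1(B)$, with $\mu(\gamma)$ not pseudo-Anosov. By Theorem~\ref{thm:true}, $\mu(\gamma)$ is not periodic, so $\mu(\gamma)^n$ fixes a nonempty essential multicurve $\mathcal C$ for some $n\geq1$. Since $\nu$ has finite degree, there is a positive multiple $d$ of $n$ such that $\gamma^d$ lifts to a loop $\gamma_2$ in $\nu^{-1}(B^\circ)$ based at $y_2$. The image of $\gamma_2$ in $\pi_1(B_2)$ is nontrivial, because $\nu_*$ maps it to the $d$-th power of a nontrivial element of the torsion-free group $\pi_1(B)$.

Pull back a connection for $f$ over $B^\circ$ by the local diffeomorphism $\pi$. The transport $\phi_2$ of $\Sigma_2$ along $\gamma_2$ then covers the transport $\phi$ of $\Sigma$ along $\gamma^d$. An ambient isotopy of $\Sigma$ from the identity that takes $\phi(\mathcal C)$ to $\mathcal C$ lifts to $\Sigma_2$, so $\phi_2$ is isotopic to a diffeomorphism that preserves the preimage of $\mathcal C$ in $\Sigma_2$. The components of this preimage are disjoint simple closed curves. Each maps to a nonzero power of an essential curve in the torsion-free group $\pi_1(\Sigma)$,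 so each is essential. Keeping one component in each isotopy class gives a nonempty essential multicurve whose isotopy class is fixed by the monodromy of $\gamma_2$. So this monodromy is reducible, and $f_2$ violates the Conjecture.

For the last assertion let $f:X_1\to B$ be the fibration of Theorem~\ref{thm:main}. The zeros of the holomorphic $1$-form $d\tilde f$ on $X_1$ are nondegenerate, so their number is $c_2(\Omega^1_{X_1})=c_2(X_1)=\chi(X_1)$; there is at least one zero, so $\chi(X_1)>0$. The group $\pi_1(X_1)=\Gamma_1$ maps onto $\Lambda_1\cong\mathbb Z^2$, so $X_1$ has connected coverings $\pi:X_2\to X_1$ of arbitrarily large finite degree, and $\chi(X_2)=\deg(\pi)\,\chi(X_1)$. This completes the proof of Theorem~\ref{thm:cover}.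

\begin{thebibliography}{9}

\bibitem{BSS}
R.~\.Inan\c{c} Baykur, Andr\'as I.~Stipsicz, Zolt\'an Szab\'o,
\emph{Small Lefschetz fibrations on the BMY line},
arXiv:2610.02261 (2026).

\bibitem{CKY}
Cartwright, Koziarz, Yeung,
\emph{On the Cartwright--Steger surface},
J. Algebraic Geom. 26 (2017).

\bibitem{CS}
Cartwright, Steger,
\emph{Enumeration of the 50 fake projective planes},
C. R. Acad. Sci. Paris 348 (2010).

\end{thebibliography}
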